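# Gaussian vertex measures of polytopes cut out by $2d$ half-spaces

## 1. From the segment to the cube

Take two real numbers $v_1=a>0$ and $v_2=-b<0$ with $a^2+b^2=1$. They cut out the segment
$$C=\{x\in\mathbb R:\ ax\le 1,\ -bx\le 1\}=\big[-\tfrac1b,\tfrac1a\big].$$
Draw a standard Gaussian number $u$ and let $x_C(u)$ be the point of $C$ that maximizes $u\cdot x$. If $u>0$ this is $1/a$, and if $u<0$ it is $-1/b$, each with probability $\frac12$. The second moment of the chosen endpoint is
$$\mathbb E\,x_C(u)^2=\tfrac12\Big(\frac1{a^2}+\frac1{b^2}\Big)=\frac{a^2+b^2}{2a^2b^2}=\frac1{2(ab)^2}\ \ge\ 2,$$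
because $ab\le\frac12(a^2+b^2)=\frac12$. Its square root is therefore at least $\sqrt2$, with equality exactly when $a=b=1/\sqrt2$, that is, for $C=[-\sqrt2,\sqrt2]$.

Now do the same in $\mathbb R^d$ with the $2d$ vectors $\pm e_j/\sqrt2$. The conditions $\pm x_j/\sqrt2\le1$ cut out the cube $C=\sqrt2[-1,1]^d$. A Gaussian vector $u$ selects the vertex with coordinates $\sqrt2\,\mathrm{sign}(u_j)$. The signs are independent and centered, so the second-moment matrix of the selected vertex is $2\,\mathrm{Id}_d$. The trace of its square root is $\sqrt2\,d$.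

In dimension one, the symmetric segment gave the smallest value. Does the cube do so in every dimension? To pose this precisely we need to say which polytopes compete.

## 2. Tight frames, polars and the statements

For $x\in\mathbb R^d$, $x\otimes x$ is the matrix $xx^{T}$, with trace $|x|^2$. Throughout, $u$ is a standard Gaussian vector in whatever space is at hand, and $\gamma$ is its law.

**Definition (tight frame).** Vectors $v_1,\dots,v_m\in\mathbb R^d$ form a tight frame if $\sum_i v_i\otimes v_i=\mathrm{Id}_d$.

Such vectors span $\mathbb R^d$, and taking traces gives $\sum_i|v_i|^2=d$. The $2d$ vectors $\pm e_j/\sqrt2$ are an example.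

**Definition (polar, support function).** The polar of $P$ is $P^\circ=\{x:\langle x,y\rangle\le1\ \forall y\in P\}$. The support function of a compact convex $C$ is $h_C(u)=\max_{x\in C}\langle u,x\rangle$.

For $P=\operatorname{conv}\{v_i\}$ the polar is $\{x:\langle v_i,x\rangle\le1\ \forall i\}$. It is compact when $0\in\operatorname{int}P$. Conversely, if the polar is compact then $0\in\operatorname{int}P$: otherwise separation gives $\theta\ne0$ with $\langle\theta,v_i\rangle\le0$ for all $i$, and the polar contains the whole ray $\{s\theta:s\ge0\}$.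

For a polytope $C$, let $x_C(u)$ be the maximizer of $\langle u,\cdot\rangle$ on $C$. It is a unique vertex unless $u$ is orthogonal to a difference of two distinct vertices, so it is defined for a.e. $u$. There, $h_C$ is locally the linear function $\langle\cdot,x_C(u)\rangle$, so $\nabla h_C(u)=x_C(u)$.

**Definition (Gaussian vertex measure).** For a vertex $p$ of $C$ let $N_C(p)=\{u:\langle u,p\rangle=h_C(u)\}$ be its normal cone. The Gaussian vertex measure puts mass $\gamma(N_C(p))$ at each vertex $p$. Its second-moment matrix is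
$$A_\gamma(C)=\sum_{p}\gamma(N_C(p))\,p\otimes p=\mathbb E\,x_C(u)\otimes x_C(u).$$
It is positive semidefinite (PSD), and $\sqrt{A_\gamma(C)}$ is its PSD square root. Note that $\operatorname{trace}A_\gamma(C)=\mathbb E|x_C(u)|^2$.

**Example (hexagon).** In $\mathbb R^2$ let $w_i=\frac1{\sqrt3}(\cos\frac{\pi i}3,\sin\frac{\pi i}3)$, $0\le i\le5$. The six unit vectors $\sqrt3\,w_i$ have $\sum_i(\sqrt3w_i)\otimes(\sqrt3w_i)=\frac62\mathrm{Id}_2$, so the $w_i$ are a tight frame, and their sum is $0$. The polar $K$ is the regular hexagon with inradius $\sqrt3$ and circumradius $\sqrt3/\cos\frac\pi6=2$. By symmetry its six vertices have equal mass, so $A_\gamma(K)=\frac{4}{2}\mathrm{Id}_2=2\,\mathrm{Id}_2$ and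
$$\tau:=\operatorname{trace}\sqrt{A_\gamma(K)}=2\sqrt2 .$$
If $\theta\in[-\frac\pi6,\frac\pi6]$ is the angle from $u$ to the nearest vertex, then $h_K(u)=2|u|\cos\theta$. The variables $|u|$ and $\theta$ are independent, $\theta$ is uniform, and $\mathbb E|u|=\sqrt{\pi/2}$ in the plane. So
$$\omega:=\mathbb E\,h_K(u)=\sqrt{\tfrac\pi2}\cdot\frac3\pi\int_{-\pi/6}^{\pi/6}2\cos\theta\,d\theta=\sqrt{\tfrac\pi2}\cdot\frac6\pi=3\sqrt{\tfrac2\pi}.$$
The hexagon uses six vectors in dimension two, more than the $2d=4$ allowed below. It will come back as a building block.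

The question is posed as a conjecture in Grigory Ivanov, "Zong's problem on $2d$ half-spaces containing the unit ball", arXiv:2609.38394 (2026).

**Conjecture.** Let $v_1,\dots,v_{2d}\in\mathbb R^d$ be a tight frame with $0\in\operatorname{int}\operatorname{conv}\{v_i\}$ and $C=\operatorname{conv}\{v_i\}^\circ$. Then $\operatorname{trace}\sqrt{A_\gamma(C)}\ge\sqrt2\,d$.

Section 1 proves it for $d=1$. It is false for all large $d$. Put
$$\Lambda_d=\inf\ \tfrac1d\operatorname{trace}\sqrt{A_\gamma(C)}\quad\text{over all }C\text{ as in the conjecture.}$$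

**Theorem 1.** $\limsup_{d\to\infty}\Lambda_d\le\frac43<\sqrt2$. Hence for all sufficiently large $d$ there is a tight frame of $2d$ vectors with $0\in\operatorname{int}\operatorname{conv}\{v_i\}$ and $\operatorname{trace}\sqrt{A_\gamma(C)}<\sqrt2\,d$.

**Theorem 2.** For every $d$ and every $C$ as in the conjecture,
$$\operatorname{trace}\sqrt{A_\gamma(C)}>\mathbb E\,h_C(u)\ge\tfrac2{\sqrt\pi}\,d,$$
and $\lim_{d\to\infty}\Lambda_d=2/\sqrt\pi$. The bound $\mathbb E\,h_C\ge\frac2{\sqrt\pi}d$ is attained by the cube $\sqrt2[-1,1]^d$ for every $d$.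

So the best constant valid for all $d$ at once is $2/\sqrt\pi\approx1.128$, and the inequality with that constant is always strict. The argument does not determine the smallest $d$ at which the conjecture fails. Both upper bounds on $\Lambda_d$ come from one statement.

**Proposition 3.** Let $w_1,\dots,w_M\in\mathbb R^k$ be a tight frame with $\sum_iw_i=0$ and $M\ge2k+1$. Put $K=\operatorname{conv}\{w_i\}^\circ$, $\tau=\operatorname{trace}\sqrt{A_\gamma(K)}$, $\omega=\mathbb E\,h_K(u)$. Then
$$\limsup_{d\to\infty}\Lambda_d\le\frac2{\sqrt\pi}\cdot\frac\tau\omega .$$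

We use the following textbook facts. The Gaussian Poincaré inequality says $\operatorname{Var}f(u)\le\mathbb E|\nabla f(u)|^2$ for Lipschitz $f$. Applied to $f=h_C$ it gives $\operatorname{Var}h_C\le\mathbb E|x_C|^2$. For a standard normal number $t$, $\mathbb E|t|=\sqrt{2/\pi}$. Chebyshev's, Jensen's and Hölder's inequalities are used in their usual forms.

## 3. The trace dominates the mean support function

A natural way to attack the conjecture is to linearize the square root. This gives the first inequality of Theorem 2 and also shows where a proof of the conjecture by this route gets stuck.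

**Step 1: $A=A_\gamma(C)$ is positive definite.** We need this in order to invert $A$. The body $C$ contains a ball around $0$, so its vertices span $\mathbb R^d$. Each vertex $p$ is the unique maximizer of some linear functional, hence of all nearby ones, so $N_C(p)$ has nonempty interior and positive Gaussian mass. Therefore $\langle A\theta,\theta\rangle=\sum_p\gamma(N_C(p))\langle p,\theta\rangle^2>0$ for $\theta\ne0$.

**Step 2: the inequality.** This step compares $\langle u,x_C(u)\rangle$ with quadratic forms whose expectations are both $\operatorname{trace}\sqrt A$. Let $T=A^{-1/2}$ and $x=x_C(u)$. From $|T^{1/2}x-T^{-1/2}u|^2\ge0$,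
$$h_C(u)=\langle u,x\rangle\le\tfrac12\big(\langle Tx,x\rangle+\langle T^{-1}u,u\rangle\big).$$
Now $\mathbb E\langle Tx,x\rangle=\operatorname{trace}(TA)=\operatorname{trace}\sqrt A$, and $\mathbb E\langle T^{-1}u,u\rangle=\operatorname{trace}T^{-1}=\operatorname{trace}\sqrt A$. Hence $\mathbb E\,h_C\le\operatorname{trace}\sqrt A$.

**Step 3: strictness.** We rule out equality. It would force $T^{1/2}x=T^{-1/2}u$, i.e. $x_C(u)=T^{-1}u$, for a.e. $u$. But $x_C$ takes finitely many values and $T^{-1}u$ does not. So
$$\operatorname{trace}\sqrt{A_\gamma(C)}>\mathbb E\,h_C(u).\tag{1}$$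

For the cube, $\mathbb E\,h_C=\sqrt2\,d\,\mathbb E|t|=\frac2{\sqrt\pi}d\approx1.128\,d$, whereas the trace is $\sqrt2\,d$. So no lower bound on $\mathbb E\,h_C$ can give $\sqrt2\,d$ through (1). The cube loses in (1) because $x_C(u)$ has coordinates $\sqrt2\,\mathrm{sign}(u_j)$, which is far from a linear function of $u$. The loss would be small if $C$ were close to a ball of large dimension. This raises the question of whether one can keep the mean support function of the cube and, at the same time, make $x_C(u)$ nearly linear in $u$, using only $2d$ vectors.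

## 4. Products of hexagons and simplices

A body rounder than a square, such as the hexagon $K$, uses too many vectors. Simplices use few, so one can try to let them pay for it.

**The simplex.** For $r\ge1$, identify $\mathbb R^r$ with the hyperplane of vectors with coordinate sum $0$ in $\mathbb R^{r+1}$. Let $\Pi$ be the orthogonal projection onto it, and put $s_j=\Pi e_j$, $0\le j\le r$. Then
$$\sum_js_j=0,\qquad |s_j|^2=\frac r{r+1},\qquad \sum_js_j\otimes s_j=\Pi\Pi^T=\mathrm{Id}_r .$$
Let $\Delta=\operatorname{conv}\{s_j\}^\circ$. A point of the hyperplane has $\langle s_j,x\rangle=x_j$, so $\Delta=\{x:\sum x_j=0,\ x_j\le1\}$. The substitution $y_j=1-x_j$ turns $\Delta$ into $\{y_j\ge0,\sum y_j=r+1\}$, whose vertices are $(r+1)e_j$. So $\Delta$ has vertices $(1,\dots,1)-(r+1)e_j=-(r+1)s_j$, of squared norm $r(r+1)$. It is cut out by only $r+1$ vectors.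

**The failed product.** Consider $K^N\times\Delta$ with $K$ the hexagon. It lives in dimension $d=2N+r$ and uses $6N+r+1$ vectors, which equals $2d$ when $r=2N+1$. By symmetry the vertices of $\Delta$ have mass $\frac1{r+1}$, so $A_\gamma(\Delta)=(r+1)\sum_js_j\otimes s_j=(r+1)\mathrm{Id}_r$. The vertex measures of $K$ and $\Delta$ are centered, so $A_\gamma(K^N\times\Delta)$ is block diagonal and its trace of square root is
$$N\cdot2\sqrt2+r\sqrt{r+1}\ >\ \sqrt2\,(2N+r).$$
The simplex is expensive, and the hexagons gain nothing: $2\sqrt2$ in two dimensions is exactly what a square costs. The hexagon does have a larger $\omega$, namely $3\sqrt{2/\pi}\approx2.39$ against $4/\sqrt\pi\approx2.26$ for the square $\sqrt2[-1,1]^2$. Its ratio $\tau/\omega$ is better, but in a product each factor is always seen at its own fixed scale, and this advantage is never used. We need a construction that converts support function of one factor into support function of another.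

## 5. Joins: exchanging one factor for another

The conversion uses one extra coordinate $t$. One factor shrinks as $t$ grows while the other expands.

**Example (tetrahedron).** In $\mathbb R^3$ take $(\pm\frac1{\sqrt2},0;-g)$ and $(0,\pm\frac1{\sqrt2};h)$ with $g,h>0$. They form a tight frame when $2g^2+2h^2=1$. The polar is
$$|x|\le\sqrt2\,(1+gt),\qquad|y|\le\sqrt2\,(1-ht),\qquad-\tfrac1g\le t\le\tfrac1h .$$
At the top $t=\frac1h$ the slice is a segment in the $x$-direction of half-length $\sqrt2(1+\frac gh)$, and the $y$-segment has shrunk to a point. At the bottom the roles are exchanged. For $g=h=\frac12$ the vertices are $(\pm2\sqrt2,0,2)$ and $(0,\pm2\sqrt2,-2)$, at mutual distance $4\sqrt2$, so this is a regular tetrahedron. (It uses four vectors, not six; it only illustrates the shape.)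

For $u=(u_1,u_2,u_0)$, the maximum of $\langle u,\cdot\rangle$ over the slice at height $t$ is
$$u_0t+(1+gt)\sqrt2|u_1|+(1-ht)\sqrt2|u_2| .$$
This is affine in $t$, so the maximizer is at the top or at the bottom, according to the sign of the slope $\kappa=u_0+g\sqrt2|u_1|-h\sqrt2|u_2|$.

**What a join does in general.** Replace the two segments by bodies $\mathcal K$ (expanding) and $Q$ (shrinking). The slope becomes $\kappa=u_0+g\,h_{\mathcal K}-h\,h_Q$. When $\kappa>0$ the body $C$ behaves like $(1+\frac gh)\mathcal K$, and $Q$ is not seen. Suppose we choose $g/h$ so that $g\,\mathbb E h_{\mathcal K}$ is only slightly larger than $h\,\mathbb Eh_Q$, and suppose $h_{\mathcal K},h_Q$ are concentrated enough that $\kappa>0$ with probability near $1$. Then the matrix $A_\gamma(C)$ is essentially that of $\frac gh\mathcal K$, where $\frac gh\approx\mathbb Eh_Q/\mathbb Eh_{\mathcal K}$. Let $Q$ be essentially a cube of huge dimension $n$, with $\mathbb Eh_Q\approx\frac2{\sqrt\pi}n$, and let $\mathcal K=K^N$. The trace becomes about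
$$\frac gh\,N\tau\approx\frac{2n/\sqrt\pi}{N\omega}\,N\tau=\frac{2}{\sqrt\pi}\cdot\frac\tau\omega\,n,$$
and $d\approx n$. This is the bound in Proposition 3.

**The budget of vectors.** Compare each ingredient with two vectors per dimension. Each block $K$ costs $M-2k$ vectors too many. Each cube coordinate is neutral. A simplex of dimension $r$ saves $2r-(r+1)=r-1$. The extra coordinate $t$ needs no vector of its own and saves $2$. So we need $(r-1)+2=(M-2k)N$, i.e. $r=(M-2k)N-1$. For fixed $N$ this $r$ is fixed, so the expensive simplex becomes negligible as $n\to\infty$. Moreover it sits in $Q$, which is rarely seen.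

**Why one block is not enough.** The constraint on the last coordinate will force $g\le1/\sqrt{MN}$. With $N=1$, since $h\,h_Q\ge0$ and $u_0$ is independent of the rest,
$$\mathbb P(\kappa<0)\ge\mathbb P(u_0<-g\,h_K)\ge\mathbb P\big(u_0<-h_K/\sqrt M\big)>0,$$
a bound that does not depend on $n$. On the event $\kappa<0$ a cube coordinate of $x_C$ is $\pm\sqrt2(1+\frac hg)$. Flipping the sign of one cube coordinate of $u$ does not change $\kappa$, so these coordinates are uncorrelated with each other and with all the rest. They contribute exactly $(n-r)\sqrt2\,(1+\frac hg)\sqrt{\mathbb P(\kappa<0)}$ to the trace, an extra cost of order $n$. With $N$ blocks, $\mathbb E\,h_{K^N}$ grows like $N$ and its standard deviation like $\sqrt N$, and $\mathbb P(\kappa<0)$ will turn out to be $O(1/N)$.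

## 6. The proof of Proposition 3

The body $K$ is compact: if $\langle w_i,\theta\rangle\le0$ for all $i$, then $\sum_iw_i=0$ forces $\langle w_i,\theta\rangle=0$ for all $i$, and $\theta=0$ because the $w_i$ span. So no ray lies in $K$, and $K$, being a closed convex set containing $0$, is bounded. Moreover $K$ contains a ball around $0$, so $\omega>0$.

**Step 1: the vectors.** We write down $2d$ vectors and the condition under which they form a tight frame. Fix $N\ge2$ and $\delta>0$, and set $r=(M-2k)N-1\ge1$. For $n\ge r$ let $d=kN+n+1$ and split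
$$\mathbb R^d=(\mathbb R^k)^N\times\mathbb R^r\times\mathbb R^{n-r}\times\mathbb R .$$
With $s_j$ and $\Delta$ as in Section 4, put $Q=\Delta\times\sqrt2[-1,1]^{n-r}\subset\mathbb R^n$. Every point of $Q$ has norm at most $D$, where $D^2=r(r+1)+2(n-r)$. For $g,h>0$ take the vectors below, with the last coordinate after the semicolon and unlisted coordinates zero:

* $(w_i\text{ in block }b;\,-g)$ for $1\le b\le N$, $1\le i\le M$;
* $(s_j;\,h)$ for $0\le j\le r$;
* $(\pm e_l/\sqrt2;\,h)$ for $1\le l\le n-r$.

Their number is
$$MN+(r+1)+2(n-r)=MN+2n-r+1=MN+2n-(M-2k)N+2=2(kN+n+1)=2d .$$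
In $\sum v\otimes v$ the diagonal blocks on the first three factors are identities. The cross terms with the last coordinate are multiples of $\sum_iw_i=0$, $\sum_js_j=0$ and $e_l-e_l=0$, and there are no other cross terms. The last diagonal entry is $MNg^2+(r+1)h^2+2(n-r)h^2$. So we have a tight frame as soon as
$$MNg^2+(2n-r+1)h^2=1.\tag{2}$$

**Step 2: the polytope.** This step identifies $C$ and shows that $0$ is interior to the hull of the vectors. Write points as $(x',x'',t)$ with $x'=(x'_b)_{b\le N}$ and $x''\in\mathbb R^n$. Let $x''_\Delta\in\mathbb R^r$ be the simplex part of $x''$ and $x''_l$ its cube coordinates. The point lies in $C$ iff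
$$\langle w_i,x'_b\rangle\le1+gt,\qquad\langle s_j,x''_\Delta\rangle\le1-ht,\qquad|x''_l|\le\sqrt2(1-ht)$$
for all $i,b,j,l$. Summing the first family over $i$ gives $0\le M(1+gt)$, and summing the second over $j$ gives $0\le(r+1)(1-ht)$. If $1+gt=0$, then $\langle w_i,x'_b\rangle\le0$ for all $i$, so $x'_b=0$ as above; similarly $x''=0$ when $1-ht=0$. Hence
$$C=\big\{(x',x'',t):\ -\tfrac1g\le t\le\tfrac1h,\ x'\in(1+gt)K^N,\ x''\in(1-ht)Q\big\}.$$
This is compact, so $0\in\operatorname{int}\operatorname{conv}\{v_i\}$ by the remark after the definition of the polar.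

**Step 3: the maximizers.** Here we compute $x_C(u)$. For $u=(u',u'',u_0)$ put
$$X=h_{K^N}(u')=\sum_bh_K(u_b),\qquad Z=h_Q(u''),\qquad\kappa=u_0+gX-hZ .$$
The maximum of $\langle u,\cdot\rangle$ over the slice at height $t$ is $u_0t+(1+gt)X+(1-ht)Z$, affine in $t$ with slope $\kappa$. The event $\kappa=0$ has probability $0$, because $u_0$ has a density and is independent of $(X,Z)$. So for a.e. $u$
$$x_C(u)=\begin{cases}\big((1+\frac gh)\,x_{K^N}(u'),\ 0,\ \frac1h\big)&\text{if }\kappa>0,\\[2pt]\big(0,\ (1+\frac hg)\,x_Q(u''),\ -\frac1g\big)&\text{if }\kappa<0,\end{cases}\tag{3}$$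
where $x_{K^N}(u')=(x_K(u_b))_b$.

**Step 4: the parameters.** We tune $g/h$ so that $\kappa$ has slightly positive mean, and record the limits. Let
$$W=\mathbb E\,Z=\mathbb E\,h_\Delta+(n-r)\sqrt2\sqrt{2/\pi}=\mathbb E\,h_\Delta+(n-r)\tfrac2{\sqrt\pi},$$
and put
$$\gamma_n=(1+\delta)\frac W{N\omega},\qquad h=\big(MN\gamma_n^2+2n-r+1\big)^{-1/2},\qquad g=\gamma_nh .$$
Then (2) holds. Let $n\to\infty$ with $N$ and $\delta$, hence $r$, fixed, and set $c=\dfrac{2(1+\delta)}{\sqrt\pi\,N\omega}$. Since $\mathbb E\,h_\Delta$ is a fixed number, $W/n\to\frac2{\sqrt\pi}$, and therefore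
$$\frac{\gamma_n}n\to c,\qquad hn\to\frac1{c\sqrt{MN}},\qquad g\to\frac1{\sqrt{MN}},\qquad g\le\frac1{\sqrt{MN}},\qquad\frac{D^2}n\to2,\qquad h^2D^2\to0 .$$
(The bound on $g$ is immediate from (2); the last limit holds because $h$ is of order $1/n$ and $D^2$ of order $n$.)

**Step 5: $P_-:=\mathbb P(\kappa<0)$ is small.** This makes $Q$ nearly invisible. The mean is
$$\mathbb E\,\kappa=gN\omega-hW=h(\gamma_nN\omega-W)=h\delta W\ \longrightarrow\ \frac{\delta}{c\sqrt{MN}}\cdot\frac2{\sqrt\pi}=\frac\delta{1+\delta}\,\omega\sqrt{\frac NM}.$$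
For the variance, Poincaré gives $\operatorname{Var}h_K\le\mathbb E|x_K|^2=\operatorname{trace}A_\gamma(K)=:\sigma^2$ and $\operatorname{Var}Z\le\mathbb E|x_Q|^2\le D^2$. The variables $u_0,u_1,\dots,u_N,u''$ are independent and $g^2N\le\frac1M$, so
$$\operatorname{Var}\kappa\le1+g^2N\sigma^2+h^2D^2\le1+\frac{\sigma^2}M+h^2D^2 .$$
Chebyshev's inequality $P_-\le\operatorname{Var}\kappa/(\mathbb E\kappa)^2$ yields
$$\limsup_{n\to\infty}P_-\le\frac{C_\delta}N,\qquad C_\delta=\Big(\frac{1+\delta}\delta\Big)^2\frac{M+\sigma^2}{\omega^2}.\tag{4}$$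

**Step 6: reduction to diagonal entries.** To avoid computing the square root of the full matrix, we bound its trace by diagonal data. Let $A$ be PSD and $(e_j)$ any orthonormal basis. Then
$$\operatorname{trace}\sqrt A\le\sum_j\sqrt{A_{jj}}.\tag{5}$$
Indeed, write $A=\sum_ia_if_i\otimes f_i$ in an orthonormal eigenbasis. Then $A_{jj}=\sum_ia_i\langle f_i,e_j\rangle^2$ is an average of the $a_i$ with weights of sum $1$. By concavity of the square root, $\sqrt{A_{jj}}\ge\sum_i\sqrt{a_i}\langle f_i,e_j\rangle^2$, and summing over $j$ gives $\sum_i\sqrt{a_i}$ on the right.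

**Step 7: the three contributions.** We apply (5) to $A=A_\gamma(C)$, with an eigenbasis of $A_\gamma(K)$ in each copy of $\mathbb R^k$ and the standard basis elsewhere, and read the entries off (3).

For the blocks: the diagonal block of $A$ on the $b$-th copy of $\mathbb R^k$ is
$$(1+\gamma_n)^2\,\mathbb E\big[\mathbf 1_{\kappa>0}\,x_K(u_b)\otimes x_K(u_b)\big]\preceq(1+\gamma_n)^2A_\gamma(K).$$
In the eigenbasis the square roots of the diagonal entries sum to at most $(1+\gamma_n)\tau$. The $N$ blocks contribute at most $(1+\gamma_n)N\tau$.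

For the $n$ coordinates of $x''$: by Cauchy–Schwarz they contribute at most
$$\sqrt n\,\Big(\mathbb E\big[\mathbf 1_{\kappa<0}(1+\tfrac1{\gamma_n})^2|x_Q|^2\big]\Big)^{1/2}\le\sqrt n\,\big(1+\tfrac1{\gamma_n}\big)D\sqrt{P_-}.$$

For the last coordinate: its second moment is at most $h^{-2}+g^{-2}$, so it contributes at most $\frac1h+\frac1g$.

**Step 8: the limits.** It remains to divide by $d$ and let $n$, then $N$, then $\delta$ go to their limits. For fixed $N$, every large $d$ is of the form $kN+n+1$ with $n\ge r$, and $d/n\to1$. Dividing the three contributions by $n$, we have $(1+\gamma_n)N\tau/n\to cN\tau$. The second contribution has limsup at most $\sqrt2\sqrt{C_\delta/N}$ by (4), and $\frac1{hn}\to c\sqrt{MN}$, $\frac1{gn}\to0$. Hence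
$$\limsup_{d\to\infty}\Lambda_d\le cN\tau+\sqrt{\frac{2C_\delta}N}+c\sqrt{MN}=\frac{2(1+\delta)}{\sqrt\pi}\Big(\frac\tau\omega+\frac{\sqrt M}{\omega\sqrt N}\Big)+\sqrt{\frac{2C_\delta}N}.\tag{6}$$
The left side does not depend on $N$ or $\delta$. Let $N\to\infty$, then $\delta\to0$. This proves Proposition 3. $\blacksquare$

## 7. Hexagonal blocks give $4/3$

**Proof of Theorem 1.** Apply Proposition 3 to the hexagon of Section 2: $k=2$, $M=6\ge2k+1$, $\sum w_i=0$, $\tau=2\sqrt2$, $\omega=3\sqrt{2/\pi}$. Then
$$\frac\tau\omega=\frac{2\sqrt2\,\sqrt\pi}{3\sqrt2}=\frac{2\sqrt\pi}3,\qquad\frac2{\sqrt\pi}\cdot\frac\tau\omega=\frac43<\sqrt2 .$$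
So $\limsup_d\Lambda_d\le\frac43$. For all large $d$ we have $\Lambda_d<\sqrt2$, and by the definition of the infimum some admissible $C$ has $\operatorname{trace}\sqrt{A_\gamma(C)}<\sqrt2\,d$. $\blacksquare$

One can fix explicit $N$ and $\delta$. Here $\sigma^2=\operatorname{trace}(2\,\mathrm{Id}_2)=4$ and $\omega^2=\frac{18}\pi$, so $C_\delta=(\frac{1+\delta}\delta)^2\cdot\frac{10\pi}{18}=(\frac{1+\delta}\delta)^2\frac{5\pi}9$. For $\delta=0.03$ and $N=10^7$ the right side of (6) has terms $1.03\cdot\frac43<1.3734$, $\frac{2.06}{\sqrt\pi}\cdot\frac{\sqrt6}{\omega\sqrt N}<0.0004$ and $\sqrt{2C_\delta/N}<0.0204$. The total is below $1.40<\sqrt2$, so these values already give counterexamples for all large $d$.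

## 8. Nearly round blocks give $2/\sqrt\pi$

Proposition 3 improves as $\tau/\omega$ decreases, and by (1), whose proof uses only that $K$ is a polytope with $0$ in its interior, $\tau/\omega>1$ always. The next argument brings the ratio arbitrarily close to $1$.

**Step 1: symmetric fine nets.** We need tight frames whose polars are nearly balls. Let $k\ge2$ and $\varepsilon\in(0,\frac\pi2)$. Take a finite set of unit vectors such that every unit $\theta$ has a member $\vartheta$ with $\langle\theta,\vartheta\rangle\ge\cos\varepsilon$. Add one unit vector whose coordinates are nonzero with distinct absolute values, and let $U\subset S^{k-1}$ be the orbit of the resulting set under signed coordinate permutations. Then $M=|U|\ge2^kk!>2k$. The matrix $\sum_{\vartheta\in U}\vartheta\otimes\vartheta$ is diagonal by invariance under sign changes and scalar by invariance under permutations. Its trace is $M$, so it equals $\frac Mk\mathrm{Id}$. Also $\sum_{\vartheta\in U}\vartheta=0$ because $U=-U$. Hence the vectors $\sqrt{k/M}\,\vartheta$ satisfy the hypotheses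 of Proposition 3.

**Step 2: bounding $\tau/\omega$.** We compare $K$ with balls. Let $\rho=\sqrt{M/k}$ and let $B$ be the unit ball. Then $K=\{x:\langle\vartheta,x\rangle\le\rho\ \forall\vartheta\in U\}\supset\rho B$. If $x\in K$ is nonzero, choosing $\vartheta$ for $\theta=x/|x|$ gives $|x|\cos\varepsilon\le\rho$, so $K\subset\frac\rho{\cos\varepsilon}B$. By Cauchy–Schwarz on the eigenvalues,
$$\tau\le\sqrt{k\operatorname{trace}A_\gamma(K)}=\sqrt{k\,\mathbb E|x_K|^2}\le\frac{\sqrt k\,\rho}{\cos\varepsilon}.$$
On the other side $h_K(u)\ge\rho|u|$. Since $|\cdot|$ is $1$-Lipschitz, $(\mathbb E|u|)^2=\mathbb E|u|^2-\operatorname{Var}|u|\ge k-1$ by Poincaré, so $\omega\ge\rho\sqrt{k-1}$. Therefore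
$$\frac\tau\omega\le\frac1{\cos\varepsilon}\sqrt{\frac k{k-1}}.$$

**Step 3: the limit.** Inserting this in Proposition 3 and letting $\varepsilon\to0$, $k\to\infty$ gives
$$\limsup_{d\to\infty}\Lambda_d\le\frac2{\sqrt\pi}.\tag{7}$$

## 9. The bound $\mathbb E\,h_C\ge\frac2{\sqrt\pi}d$

In view of (1) and (7), Theorem 2 follows once $\mathbb E\,h_C\ge\frac2{\sqrt\pi}d$ is proved for every admissible $C$. Put $P=\operatorname{conv}\{v_i\}$. The plan is to write $h_C(u)$ as a sum of $2d$ nonnegative functions, one for each $v_i$, to bound each mean by a function of the probability $p_i$ that it is positive, and to use $\sum p_i=d$ and $\sum|v_i|^2=d$.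

**Step 1: reduction to general position.** We want every facet of $P$ to be a simplex. For a given set of $d+1$ indices, the condition that those $v_i$ lie on a common affine hyperplane is the vanishing of a nonzero polynomial, the determinant of the rows $(v_i,1)$. So arbitrarily small perturbations make all $v_i$ nonzero with no $d+1$ on a common affine hyperplane. Let $S$ be the matrix $\sum v\otimes v$ of the perturbed system. It is close to $\mathrm{Id}_d$, hence invertible, and applying $S^{-1/2}$ gives a tight frame still in general position, since invertible linear maps preserve it. We obtain tight frames $v_i^{(m)}\to v_i$ in general position.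

Let $P_m=\operatorname{conv}\{v_i^{(m)}\}$, $C_m=P_m^\circ$, $\varepsilon_m=\max_i|v_i^{(m)}-v_i|$, and let $r_0>0$ be such that $h_P(\theta)\ge r_0$ for all unit $\theta$, which is possible as $0\in\operatorname{int}P$. For unit $\theta$ we have $|h_{P_m}(\theta)-h_P(\theta)|\le\varepsilon_m$. With $\eta_m=\varepsilon_m/r_0$ this gives
$$(1-\eta_m)h_P\le h_{P_m}\le(1+\eta_m)h_P .$$
For $\eta_m<1$ the left inequality makes $h_{P_m}>0$ off the origin, so $0\in\operatorname{int}P_m$. Since $C=\{x:h_P(x)\le1\}$ and likewise for $C_m$,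
$$(1+\eta_m)^{-1}C\subset C_m\subset(1-\eta_m)^{-1}C,$$
so $\mathbb E\,h_{C_m}\to\mathbb E\,h_C$. It is enough to prove the bound in general position.

**Step 2: coordinates on the fan.** This step decomposes $h_C$. A facet of $P$ is the hull of the $v_i$ lying on its hyperplane; there are at least $d$ of these, and at most $d$ by general position. So each facet is a simplex with exactly $d$ of the $v_i$ as vertices, and these are linearly independent because the hyperplane misses $0$. For $u\ne0$ the ray through $u$ meets $\partial P$ in one point. That point lies in the relative interior of a unique face, every facet containing the point contains this face, and barycentric coordinates in a simplex are unique. Hence $u$ has a unique representation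
$$u=\sum_i\lambda_i(u)\,v_i,\qquad\lambda_i(u)\ge0,$$
supported on the vertices of a face of $P$ (and $\lambda_i(0)=0$). On each of the finitely many closed cones over facets, $\lambda_i$ is linear, and the definitions agree on overlaps, so $\lambda_i$ is continuous and piecewise linear. If $v_i$ is not a vertex of $P$, then $\lambda_i\equiv0$.

If $u$ lies in the cone over the facet $\{\langle p,\cdot\rangle=1\}\cap P$, then $p\in C$, so $h_C(u)\ge\langle p,u\rangle=\sum_i\lambda_i(u)$. Also $h_C(u)\le\sum_i\lambda_i(u)h_C(v_i)\le\sum_i\lambda_i(u)$, because $\langle v_i,x\rangle\le1$ on $C$. Thus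
$$h_C(u)=\sum_i\lambda_i(u).\tag{8}$$
Outside the null set covered by cones over lower-dimensional faces, exactly $d$ of the $\lambda_i(u)$ are positive. So $p_i:=\mathbb P(\lambda_i(u)>0)$ satisfies
$$\sum_{i=1}^{2d}p_i=d.\tag{9}$$

**Example.** For the cube, $P$ is the cross-polytope with vertices $\pm e_j/\sqrt2$. For $d\ge3$ these vectors are not in general position ($\pm e_1/\sqrt2,\pm e_2/\sqrt2$ and $d-3$ of the other axis pairs' representatives lie on a hyperplane through $0$), but the facets are simplices and the definition of $\lambda_i$ makes sense. The coordinate of $e_j/\sqrt2$ is $\sqrt2\,(u_j)_+$, and that of $-e_j/\sqrt2$ is $\sqrt2\,(u_j)_-$. All $p_i$ equal $\frac12$.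

**Step 3: each $\lambda_i$ on lines parallel to $v_i$.** We reduce each $\lambda_i$ to a one-dimensional function. If $\lambda_i(u)>0$ and $s\ge0$, then $v_i$ is a vertex of a facet whose closed cone contains $u$. That cone also contains $u+sv_i$, so $\lambda_i(u+sv_i)=\lambda_i(u)+s$. Write $u=w+t\,v_i/|v_i|$ with $w\perp v_i$ and $t$ standard normal, independent of $w$. For fixed $w$, the function $f(t)=\lambda_i(u)$ is continuous and nonnegative, and if $f(t)>0$ it increases from $t$ on with slope $1/|v_i|$. So $\{f>0\}$ is open and closed under increasing $t$. It is not all of $\mathbb R$, since a function of constant slope $1/|v_i|$ becomes negative near $-\infty$. Hence there is $t_i(w)\in(-\infty,\infty]$ with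
$$\lambda_i(u)=\frac{(t-t_i(w))_+}{|v_i|}.$$
(The function $t_i$ is measurable, because $\{t_i<q\}$ is the open set of $w$ where $\lambda_i(w+qv_i/|v_i|)>0$.) Let $\phi$ be the standard normal density, $\bar\Phi(a)=\int_a^\infty\phi$, and
$$G(a)=\mathbb E(t-a)_+=\phi(a)-a\bar\Phi(a),\qquad\bar\Phi(\infty)=G(\infty)=0 .$$
Then
$$p_i=\mathbb E\,\bar\Phi(t_i(w))<1,\qquad|v_i|\,\mathbb E\lambda_i=\mathbb E\,G(t_i(w)).$$

**Step 4: Jensen.** Now we bound $\mathbb E\lambda_i$ below in terms of $p_i$. Define $\hat G(p)=G(\bar\Phi^{-1}(p))$ for $p\in(0,1)$ and $\hat G(0)=0$; this is continuous at $0$ since $G(a)\to0$ as $a\to\infty$. With $p=\bar\Phi(a)$ we have $dp=-\phi\,da$. Since $\phi'=-a\phi$, also $G'(a)=-a\phi-\bar\Phi+a\phi=-\bar\Phi(a)$ and $(\bar\Phi/\phi)'=-1+a\bar\Phi/\phi$. Therefore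
$$\hat G'(p)=\frac{\bar\Phi(a)}{\phi(a)},\qquad\hat G''(p)=\frac1{\phi(a)}\Big(1-\frac{a\bar\Phi(a)}{\phi(a)}\Big)=\frac{G(a)}{\phi(a)^2}>0 .$$
So $\hat G$ is convex on $[0,1)$. Since $G(t_i(w))=\hat G(\bar\Phi(t_i(w)))$ and $\mathbb E\lambda_i\le\mathbb E\,h_C<\infty$, Jensen's inequality gives $|v_i|\,\mathbb E\lambda_i\ge\hat G(p_i)$. With (8),
$$\mathbb E\,h_C\ge\sum_{i=1}^{2d}\frac{\hat G(p_i)}{|v_i|}.$$

**Step 5: Hölder.** This step removes the lengths $|v_i|$ using $\sum|v_i|^2=d$. Put $F=\hat G^{2/3}$. With exponents $\frac32$ and $3$,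
$$\sum_iF(p_i)=\sum_i\Big(\frac{\hat G(p_i)}{|v_i|}\Big)^{2/3}|v_i|^{2/3}\le\Big(\sum_i\frac{\hat G(p_i)}{|v_i|}\Big)^{2/3}\Big(\sum_i|v_i|^2\Big)^{1/3},$$
that is,
$$\mathbb E\,h_C\ge d^{-1/2}\Big(\sum_{i=1}^{2d}F(p_i)\Big)^{3/2}.\tag{10}$$

If $F$ were convex on $[0,1)$, (9) and Jensen would finish the proof, since the average of the $p_i$ is $\frac12$. But $F$ is not convex near $0$, as Step 6 shows. Only the tangent line at $\frac12$ is needed, though, and it stays below $F$ on the whole interval.

**Step 6: the tangent line at $\frac12$.** Claim: for $p\in[0,1)$,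
$$F(p)\ge\ell(p):=F(\tfrac12)\Big(1+\frac{2\pi}3\big(p-\tfrac12\big)\Big).\tag{11}$$
The value $p=\frac12$ corresponds to $a=0$, so $\hat G(\frac12)=\phi(0)=\frac1{\sqrt{2\pi}}$ and $\hat G'(\frac12)=\frac{1/2}{\phi(0)}=\frac{\sqrt{2\pi}}2$. Hence $F'(\frac12)/F(\frac12)=\frac23\hat G'(\frac12)/\hat G(\frac12)=\frac{2\pi}3$, and $\ell$ is the tangent to $F$ at $\frac12$. Differentiating twice, for $p\in(0,1)$,
$$F''=\tfrac23\hat G^{-4/3}\big(\hat G\hat G''-\tfrac13\hat G'^2\big)=\tfrac23\hat G^{-4/3}\phi(a)^{-2}\Big(G(a)^2-\tfrac13\bar\Phi(a)^2\Big).$$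
The sign of $F''$ is that of $m(a)-\frac1{\sqrt3}$, where $m=G/\bar\Phi=R-a$ and $R=\phi/\bar\Phi$. From $R'=-aR+R^2$ we get $m'=R^2-aR-1$. For a standard normal $t$ conditioned on $t>a$, the mean is $R$ and the second moment is $1+aR$ (integrate by parts), so $m'=-\operatorname{Var}(t\mid t>a)<0$. Thus $m$ is strictly decreasing. We have $m(0)=2\phi(0)=\sqrt{2/\pi}>\frac1{\sqrt3}$. By l'Hôpital's rule applied twice, $\lim_{a\to\infty}G/\bar\Phi=\lim\bar\Phi/\phi=\lim\frac1a=0$. So there is a unique $a_0$ with $m(a_0)=\frac1{\sqrt3}$, and $a_0>0$. Put $p_0=\bar\Phi(a_0)<\frac12$. Small $a$ means large $p$, so $F$ is convex on $[p_0,1)$ and concave on $[0,p_0]$.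

On $[p_0,1)$, which contains $\frac12$, convexity gives $F\ge\ell$. On $[0,p_0]$ the function $F-\ell$ is concave. It is nonnegative at $p_0$, and at $0$ it equals $-F(\frac12)(1-\frac\pi3)=F(\frac12)(\frac\pi3-1)>0$. A concave function that is nonnegative at both ends of an interval is nonnegative on it. This proves (11).

**Step 7: conclusion.** We sum (11) over the $2d$ indices and insert the result in (10). By (9), $\sum_i(p_i-\frac12)=0$, so $\sum_iF(p_i)\ge2d\,F(\frac12)$ and
$$\mathbb E\,h_C\ge d^{-1/2}(2d)^{3/2}\,\hat G(\tfrac12)=\frac{2\sqrt2}{\sqrt{2\pi}}\,d=\frac2{\sqrt\pi}\,d .$$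
By Step 1 this holds for every admissible $C$. For $C=\sqrt2[-1,1]^d$ we computed $\mathbb E\,h_C=\frac2{\sqrt\pi}d$ in Section 3, so the bound is attained for every $d$.

Together with (1) this is the chain of inequalities in Theorem 2. It gives $\Lambda_d\ge\frac2{\sqrt\pi}$ for every $d$, and with (7) we conclude $\lim_{d\to\infty}\Lambda_d=\frac2{\sqrt\pi}$. $\blacksquare$
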